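# When degrees of $p$-functions and one derivative at a time miss the Hodge filtration

## 1. Poles at a point of the line and at a crossing

Take $X=\mathbb A^1$ and $f=x$, and look at Laurent polynomials. The obvious measure of the complexity of $x^{-i-1}$ is its pole order. Here is a second measure. Let $x^s$ be a symbol on which $\partial$ acts by $\partial x^s=s\,x^{-1}x^s$, and put $[s]_i=s(s-1)\cdots(s-i+1)$. Then
$$\partial^i x^s=[s]_i\,x^{-i}x^s. \tag{1}$$
The module $\mathcal D[s]x^s$ is spanned over $\mathbb C[s]$ by the elements $x^a\partial^b x^s=[s]_b\,x^{a-b}x^s$. For a fixed exponent $a-b=-i$ with $i\ge 0$ we need $b\ge i$. All the polynomials $[s]_b$ with $b\ge i$ are divisible by $[s]_i$, and $b=i$ occurs. For a fixed exponent $a-b=i\ge0$ the value $b=0$ occurs. Hence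
$$\mathcal D[s]x^s=\bigoplus_{i>0}[s]_i\,\mathbb C[s]\,x^{-i}x^s\ \oplus\ \bigoplus_{i\ge 0}\mathbb C[s]\,x^{i}x^s. \tag{2}$$
So the monic polynomial $p$ of least degree with $p(s)\,x^{-i}x^s\in\mathcal D[s]x^s$ is $[s]_i$, of degree $i$. For a Laurent polynomial $m$ with highest pole $x^{-r}$, $r\ge0$, it is $[s]_r$, because $[s]_i$ divides $[s]_r$ for $i\le r$. So the functions $m x^{-1}$ with $\deg p\le \ell$ are exactly those with a pole of order at most $\ell+1$. The two measures agree.

Now take $f=xy$ on $\mathbb A^2$. The same computation in each variable shows that $p(s)x^{-i}y^{-j}f^s\in\mathcal D[s]f^s$ (with $i,j\ge0$) exactly when $[s]_i[s]_j\mid p$. So $x^{-2}$ has polynomial $s(s-1)$ and $x^{-1}y^{-1}$ has polynomial $s^2$, both of degree $2$. The sum $x^{-2}+x^{-1}y^{-1}$ needs their least common multiple $s^2(s-1)$, of degree $3$. The set $\{\deg p\le 2\}$ is therefore not closed under addition, and to get a filtration one has to take linear spans.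

For a general $f$ the pole order is replaced by the Hodge filtration of $\mathcal O_X(*D)$, and $\mathcal D[s]f^s$ is replaced by a step of the $V$-filtration. Does the degree of $p$ still see the Hodge filtration? We will meet a plane curve where it does not, but where allowing one derivative repairs the defect. The question of these notes is whether this repair always works.

## 2. The $V$-filtration and the filtrations $F$, $\mathcal P$, $\mathcal Q$

Throughout, $X$ is a smooth connected complex algebraic variety, $f$ a non-constant regular function, $D=f^{-1}(0)$, $\mathcal M=\mathcal O_X[f^{-1}]=\mathcal O_X(*D)$, and $\alpha\in\mathbb R_{>0}$.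

**The module $\mathcal M\cdot f^{-\alpha}$.** Its elements are the symbols $mf^{-\alpha}$, $m\in\mathcal M$, and a vector field acts by $\partial(mf^{-\alpha})=\bigl(\partial m-\alpha\frac{\partial(f)}{f}m\bigr)f^{-\alpha}$. It underlies a complex mixed Hodge module. Its Hodge filtration $F_\bullet$ is normalized (Saito, Mustață–Popa) so that $F_k=0$ for $k<0$ and
$$F_0(\mathcal M\cdot f^{-\alpha})=\mathcal J(f^{\alpha-\varepsilon})\cdot f^{-\alpha}\qquad(0<\varepsilon\ll1), \tag{3}$$
where $\mathcal J$ is the multiplier ideal: $h\in\mathcal J(f^c)$ iff $|h|^2|f|^{-2c}$ is locally integrable. For $\alpha=1$ we use $\mathcal M\cdot f^{-1}\cong\mathcal M$. For $f=x$, $\alpha=1$ we have $\mathcal J(x^{1-\varepsilon})=\mathcal O$, so $F_0=x^{-1}\mathcal O$.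

**The graph embedding.** Let $\iota:X\to X\times\mathbb C_t$ be the graph of $f$ and write $\delta=f^s$. Then $\iota_+\mathcal M=\bigoplus_j\mathcal M\,\partial_t^j\delta=\mathcal M[s]f^s$, where $s=-\partial_tt$ and
$$\partial_i(v\partial_t^j\delta)=(\partial_iv)\partial_t^j\delta-v(\partial_if)\partial_t^{j+1}\delta,\qquad t(v\partial_t^j\delta)=fv\,\partial_t^j\delta-jv\,\partial_t^{j-1}\delta. \tag{4}$$
Consequently
$$s\,v\partial_t^j\delta=-fv\,\partial_t^{j+1}\delta+jv\,\partial_t^j\delta,\qquad v\partial_t^j\delta=(-1)^j[s]_j\,vf^{-j}f^s,\qquad t\bigl(w(s)f^s\bigr)=w(s+1)f\,f^s. \tag{5}$$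
The third formula holds because $t\delta=f\delta$ and $ts=(s+1)t$. It shows that $t$ is bijective on $\iota_+\mathcal M$, so $\partial_t=-s\,t^{-1}$. The second formula follows by induction: $\partial_t$ sends $(-1)^j[s]_jvf^{-j}f^s$ to $-s(-1)^j[s-1]_jvf^{-j-1}f^s=(-1)^{j+1}[s]_{j+1}vf^{-j-1}f^s$. In particular, order in $s$ and order in $\partial_t$ agree. The operators $s$ and $t$ commute with $\mathcal D_X$.

**The $V$-filtration.** $V^\bullet=V^\bullet\iota_+\mathcal M$ is the unique decreasing exhaustive filtration, indexed by $\mathbb R$, left-continuous with discrete jumps, by submodules that are finitely generated over $\mathcal D_X[s,t]$, such that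

- $tV^\beta\subset V^{\beta+1}$, with equality for $\beta\gg0$, and $\partial_tV^\beta\subset V^{\beta-1}$;
- $\partial_tt-\beta=-(s+\beta)$ is nilpotent on $\mathrm{gr}_V^\beta=V^\beta/V^{>\beta}$.

For $\iota_+\mathcal M$ the jumps are rational. We recall three textbook facts: such a filtration also exists on $\iota_+\mathcal O_X$ and on quotients, morphisms are strict for $V$, and $tV^\beta=V^{\beta+1}$ for $\beta>0$. The *$V$-order* of a germ $v\notin V^\alpha$ is the largest $\gamma$ with $v\in V^\gamma$. It exists by exhaustiveness, discreteness and left-continuity, and $\gamma<\alpha$.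

*Example.* Let $N$ be a module supported on $t=0$. By Kashiwara's theorem $N=\bigoplus_{j\ge0}N_0\partial_t^j$ with $tN_0=0$, and $\partial_tt$ acts on $N_0\partial_t^j$ as $-j$. So $V^\beta N=\bigoplus_{j\le-\beta}N_0\partial_t^j$, and in particular $V^{>0}N=0$.

**$p$-functions.** For $m\in\mathcal M$ let $p_{m,\alpha}(s)$ be the monic polynomial of minimal degree with $p_{m,\alpha}(s)\,mf^s\in V^\alpha$, and let $d_{m,\alpha}$ be its degree. It exists: if $mf^s\in V^\gamma$, then finitely many jumps lie in $[\gamma,\alpha)$, and suitable powers of the operators $s+\beta$ for these jumps $\beta$ push $mf^s$ into $V^\alpha$.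

**The filtrations $\mathcal P$ and $\mathcal Q$.** For $\ell\ge0$, with $\mathcal Q_{-1}=0$,
$$\mathcal P_\ell(\mathcal M\cdot f^{-\alpha})=\operatorname{span}_{\mathbb C}\{mf^{-\alpha}: d_{m,\alpha}\le\ell\},\qquad \mathcal Q_\ell=\mathcal P_\ell+F_1\mathcal D_X\cdot\mathcal Q_{\ell-1}. \tag{6}$$
Two facts are given with the problem: **(i)** each $\mathcal P_\ell(\mathcal M\cdot f^{-\alpha})$ is a coherent $\mathcal O_X$-submodule of $F_\ell(\mathcal M\cdot f^{-\alpha})$; **(ii)** $\mathcal P_0\mathcal M=F_0\mathcal M$ (the case $\alpha=1$). By (i), $F_1\mathcal D_X\cdot F_{\ell-1}\subset F_\ell$ and induction, $\mathcal Q_\ell\subset F_\ell$ always.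

The question comes from A. C. Lőrincz and R. Yang, "Filtrations on D-modules and multiplicities of roots of Bernstein-Sato polynomials", arXiv:2609.05215 (2026): is $\mathcal Q_\ell(\mathcal M\cdot f^{-\alpha})=F_\ell(\mathcal M\cdot f^{-\alpha})$ for all $\ell\ge 0$, $X$, $f$, $\alpha$? The answer is no. Equality always holds for $\ell=0$ but fails in general as soon as $\ell\ge1$, even for $\alpha=1$. An explicit counterexample with $\ell=1$, $\alpha=1$ is
$$X=\mathbb A^3,\quad f=(x^5+y^5)^2+z^5,\quad \bar u=\frac{x^3y^3\bigl(z^5-(x^5+y^5)^2\bigr)}{2f^2}\in F_1\mathcal O_X(*D)\setminus\mathcal Q_1 .$$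

**Theorem 1.** Let $\alpha\in(0,1]$ and $n\ge3$. Choose integers $k\ge2$, $m,e\ge1$ with
$$\tfrac2k\ge\alpha, \tag{7}$$
$$\tfrac1k+\tfrac2m<\alpha, \tag{8}$$
$$\tfrac2{ke}\le\tfrac1m. \tag{9}$$
On $X=\mathbb A^n$ with coordinates $x,y,z,y_4,\dots,y_n$ put
$$g=x^e+y^e,\quad f=g^k+z^m,\quad q=x^{e-2}y^{e-2},\quad \bar u=q\Bigl(\tfrac1k-\alpha\tfrac{g^k}{f}\Bigr)f^{-\alpha}. \tag{10}$$
Then $\bar u\in F_1(\mathcal M\cdot f^{-\alpha})$, but $\bar u\notin\mathcal Q_1(\mathcal M\cdot f^{-\alpha})$, already for germs at $0$.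

Such integers exist. Take $k=\lfloor2/\alpha\rfloor\ge2$. Then (7) holds, and $k>\frac2\alpha-1\ge\frac1\alpha$, so $\frac1k<\alpha$. Now take $m\gg0$, then $e\gg0$. For $\alpha=1$ one may take $k=2$, $m=e=5$, and then $\bar u=x^3y^3(\frac12-\frac{g^2}{f})f^{-1}=x^3y^3(z^5-g^2)/(2f^2)$, as displayed above.

**Theorem 2.**
(a) $\mathcal Q_0=F_0$ always.
(b) For every $\alpha\in\mathbb R_{>0}$ and $n\ge3$ there is $f$ on $\mathbb A^n$ with $\mathcal Q_1\ne F_1$.
(c) For every $\alpha\in\mathbb R_{>0}$ and $n\ge4$ there is one $h$ on $\mathbb A^n$ with $\mathcal Q_\ell\ne F_\ell$ for all $\ell\ge1$.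
(d) For $\alpha=1$ and $\dim X\le2$, $\mathcal Q_\ell=F_\ell$ for all $\ell$. So for $\alpha=1$ the dimension $3$ in (b) is minimal.
(e) For $\alpha=1$ and $f$ a weighted homogeneous polynomial (positive weights) on $\mathbb A^n$, $n\ge2$, with an isolated singularity at $0$, $\mathcal Q_\ell=F_\ell$ near $0$ for all $\ell$.

Theorem 1 alone answers the question.

## 3. Rules for computing with $V$

**(V1)** *If $\beta\ge\alpha$, then $s+\beta$ is injective on $\iota_+\mathcal M/V^\alpha$.* Let $v\notin V^\alpha$ have $V$-order $\gamma<\alpha$. On $\mathrm{gr}_V^\gamma$ the operator $s+\gamma$ is nilpotent and $\beta-\gamma\neq0$, so $s+\beta=(s+\gamma)+(\beta-\gamma)$ is bijective there. Hence $(s+\beta)v\notin V^{>\gamma}\supset V^\alpha$.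

**(V2)** *For $\alpha>0$, $V^\alpha\iota_+\mathcal M=V^\alpha\iota_+\mathcal O_X\subset\bigoplus_j\mathcal O_X\partial_t^j\delta$.* The quotient $\iota_+\mathcal M/\iota_+\mathcal O_X$ is supported on $t=0$, so its $V^\alpha$ vanishes by the example in Section 2. By strictness, $V^\alpha\iota_+\mathcal M$ maps to zero in the quotient and meets $\iota_+\mathcal O_X$ in $V^\alpha\iota_+\mathcal O_X$.

**(V3)** (Budur–Saito, *Multiplier ideals, V-filtration, and spectrum*, 2005.) *For $\beta>0$ and $h\in\mathcal O_X$: $h\delta\in V^\beta$ iff $h\in\mathcal J(f^{\beta-\varepsilon})$ for $0<\varepsilon\ll1$.*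

**(V4)** *$tV^\beta\iota_+\mathcal M=V^{\beta+1}\iota_+\mathcal M$ for all $\beta\in\mathbb R$.* For $\beta>0$ this is standard. In general put $W^\beta=t^{-N}V^{\beta+N}$ with an integer $N\ge0$ such that $\beta+N>0$; this does not depend on $N$. We check that $W$ satisfies the axioms. We have $W^\beta\supset V^\beta$ because $t^NV^\beta\subset V^{\beta+N}$, so $W$ is exhaustive. Clearly $tW^\beta=W^{\beta+1}$. Since $t^N$ commutes with $\mathcal D_X$ and $t^Ns=(s+N)t^N$, each $W^\beta$ is $\mathcal D_X[s,t]$-stable and finitely generated, and $\partial_tW^\beta=s\,t^{-1}W^\beta\subset W^{\beta-1}$. Finally $t^N(s+\beta)=(s+\beta+N)t^N$ makes $s+\beta$ nilpotent on $\mathrm{gr}_W^\beta\cong\mathrm{gr}_V^{\beta+N}$. By uniqueness $W=V$.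

*Example: smooth divisors.* At a point where $f=x_1$ is part of a coordinate system, $\mathcal J(f^{1-\varepsilon})=\mathcal O_X$, so $\delta\in V^1$ by (V3). Since $\partial_{x_1}(\partial_t^j\delta)=-\partial_t^{j+1}\delta$, we have $\iota_+\mathcal O_X=\mathcal D_X\delta\subset V^1$, and with (V2), $V^1\iota_+\mathcal M=\iota_+\mathcal O_X=\mathcal D_X[s]\delta$. For $f=x$ on the line this is the module (2), so $p_{x^{-i},1}=[s]_i$, and Section 1 computed $\mathcal P_\ell=x^{-\ell-1}\mathcal O$ near $0$.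

**Euler identity.** *Let $f$ be weighted homogeneous of degree $1$ for weights $w_i$ (weight $0$ allowed for variables that do not occur), and $v$ weighted homogeneous of degree $d$. Then*
$$\sum_i\partial_i\,w_ix_i\,(v\partial_t^j\delta)=\Bigl(s+d+\sum w_i-j\Bigr)v\partial_t^j\delta. \tag{11}$$
By (4), the left side is $(d+\sum w_i)v\partial_t^j\delta-fv\,\partial_t^{j+1}\delta$, since $\sum w_ix_i\partial_if=f$ and $\sum w_ix_i\partial_iv=dv$. By (5), $-fv\partial_t^{j+1}\delta=(s-j)v\partial_t^j\delta$.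

The next lemma turns membership in $\mathcal Q_1$ into an equation between functions. For $w=\sum_jn_js^jf^s$ write $w(-\alpha)=\sum_jn_j(-\alpha)^jf^{-\alpha}$. The map $w\mapsto w(-\alpha)$ from $\mathcal M[s]f^s$ to $\mathcal M\cdot f^{-\alpha}$ is $\mathcal D_X$-linear.

**Lemma 3 (lifting).** Let $u=u_0\delta+u_1\partial_t\delta\in V^\alpha$ be a germ at a point. If $u(-\alpha)\in\mathcal Q_1$, then there are finitely many germs with
$$u=a_0\delta+\sum_i\partial_i(a_i\delta)+\sum_r(s+\gamma_r)m_r\delta,\qquad a_i\delta\in V^\alpha,\quad(s+\gamma_r)m_r\delta\in V^\alpha,\quad\gamma_r\in\mathbb C, \tag{12}$$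
the functions $a_i$ and $\gamma_rm_r$ are regular, and
$$u_0=a_0+\sum_i\partial_ia_i+\sum_r\gamma_rm_r. \tag{13}$$
If $u(-\alpha)\in\mathcal P_1$, the same holds with $a_i=0$ for all $i\ne0$.

*Proof.* The idea is to lift every term of $u(-\alpha)$ to $V^\alpha$. The set $\mathcal P_0=\{mf^{-\alpha}:m\delta\in V^\alpha\}$ is an $\mathcal O_X$-module. Writing $b\,\partial_i=\partial_ib-\partial_i(b)$, every element of $F_1\mathcal D_X\cdot\mathcal P_0$ has the form $a_0f^{-\alpha}+\sum_i\partial_i(a_if^{-\alpha})$ with all $a_i\delta\in V^\alpha$, and it lifts to $a_0\delta+\sum_i\partial_i(a_i\delta)\in V^\alpha$. Next, $\mathcal P_1$ is spanned by the $mf^{-\alpha}$ with $d_{m,\alpha}\le1$. Those with $d_{m,\alpha}=0$ lie in $\mathcal P_0$. If $d_{m,\alpha}=1$, then $(s+\gamma)m\delta\in V^\alpha$ for some $\gamma$, and $\gamma\ne\alpha$, since otherwise (V1) would give $m\delta\in V^\alpha$. So $(\gamma-\alpha)^{-1}(s+\gamma)m\delta\in V^\alpha$ specializes to $mf^{-\alpha}$.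

Adding up, we get $u'\in V^\alpha$ of order $\le1$ in $s$ with $u'(-\alpha)=u(-\alpha)$. The difference $u-u'=(n_0+n_1s)f^s$ vanishes at $s=-\alpha$, so $n_0=\alpha n_1$ and $u-u'=(s+\alpha)n_1\delta\in V^\alpha$, which is one more term of the last kind, with $\gamma=\alpha$. Absorbing constants into the $m_r$ gives (12). By (V2), $a_i$ is regular, and since $(s+\gamma_r)m_r\delta=-fm_r\partial_t\delta+\gamma_rm_r\delta$, so is $\gamma_rm_r$. The coefficients of $\partial_t^0\delta$ give (13). $\square$

## 4. Weights decide integrability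

**Lemma 4 (scaling).** Let $f$ be weighted homogeneous of degree $1$ on $\mathbb C^r$ with weights $w_i>0$, let $h\ne0$ be weighted homogeneous of degree $d$, and put $\rho(h)=d+\sum w_i$, $\Phi=|h|^2|f|^{-2c}$. (a) If $\Phi$ is integrable near $0$, then $\rho(h)>c$. (b) If $\Phi$ is locally integrable on $\mathbb C^r\setminus0$ and $\rho(h)>c$, then $\Phi$ is integrable near $0$.

*Proof.* For $\lambda>0$ let $\lambda\cdot x=(\lambda^{w_i}x_i)$, and let $B=\{|x_i|\le1\ \forall i\}$, $S=B\setminus\frac12\cdot B$. The closure of $S$ is compact and does not contain $0$, and $B\setminus0$ is the disjoint union of the sets $2^{-j}\cdot S$, $j\ge0$. The substitution $x\mapsto2^{-j}\cdot x$ multiplies $\Phi$ by $2^{-2j(d-c)}$ and volume by $2^{-2j\sum w_i}$, so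
$$\int_{2^{-j}\cdot S}\Phi=2^{-2j(\rho(h)-c)}\int_S\Phi,\qquad\int_S\Phi\in(0,\infty].$$
If $\Phi$ is integrable near $0$, the tail of this geometric series converges, so $\rho(h)>c$. In (b), $\int_S\Phi<\infty$ and the series converges. $\square$

By Fubini, the lemma may be used in the presence of extra variables on which $f,h$ do not depend. Also, for $c<1$, $|f|^{-2c}$ is locally integrable at every point where $f\neq0$ or $df\ne0$.

## 5. The curve $x^2+z^5=0$: one derivative is needed, and suffices

Let $f=x^2+z^5$ on $\mathbb A^2$ and $\alpha=1$, with weights $(\frac12,\frac15)$. The only critical point is $0$, so by Lemma 4 and (V3), for monomials $h$ and $0<\beta\le1$ we have $h\delta\in V^\beta$ near $0$ iff $\rho(h)\ge\beta$. Here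
$$\rho(1)=\tfrac7{10},\qquad\rho(z)=\tfrac9{10},\qquad\rho(z^2)=\tfrac{11}{10},\qquad\rho(x)=\tfrac{12}{10}.$$
So $\delta$ and $z\delta$ have $V$-orders $\frac7{10}$ and $\frac9{10}$, while $x\delta,z^2\delta\in V^1$.

*A unit $m$ never has $d_{m,1}\le1$.* Let $m$ be a regular unit at $0$. Then $m\delta\notin V^1$, since otherwise $\delta\in V^1$. Suppose $(s+\gamma)m\delta\in V^1$. Multiplying by $m^{-1}$ and $zm^{-1}$, we get $(s+\gamma)\delta,(s+\gamma)z\delta\in V^1$. On the nonzero class of $\delta$ in $\mathrm{gr}_V^{7/10}$ the operator $s+\gamma$ is zero and $s+\frac7{10}$ is nilpotent, so $\gamma=\frac7{10}$. The class of $z\delta$ in $\mathrm{gr}_V^{9/10}$ gives $\gamma=\frac9{10}$, a contradiction. In fact $p_{1,1}=(s+\frac7{10})(s+\frac9{10})$: by (11), $(s+\frac7{10})\delta=\frac12\partial_x(x\delta)+\frac15\partial_z(z\delta)$ and $(s+\frac9{10})z\delta=\frac12\partial_x(xz\delta)+\frac15\partial_z(z^2\delta)\in V^1$, so the product of the two factors sends $\delta$ into $V^1$.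

*$\mathcal P_1\ne F_1$.* Put $u=\partial_x(x\delta)=\delta-2x^2\partial_t\delta\in V^1$. Then $u(-1)=\partial_x(xf^{-1})=(z^5-x^2)f^{-2}$ lies in $F_1\mathcal D_X\cdot\mathcal P_0\subset\mathcal Q_1\subset F_1$. If it were in $\mathcal P_1$ at $0$, Lemma 3 would give $1=a_0+\sum_r\gamma_rm_r$. But $a_0(0)=0$, since $a_0\delta\in V^1$ and $\delta\notin V^1$. For $\gamma_r\ne0$ the function $m_r$ is regular, and $m_r(0)=0$ by the previous paragraph. So $1$ would vanish at $0$, which is absurd.

So $\mathcal P_1$ is too small here. The derivative in $\mathcal Q_1$ repairs it: $x$ vanishes at $0$ but $\partial_xx$ does not, and this is how $\partial_ia_i$ in (13) can produce the missing $1$. By Theorem 2(d), $\mathcal Q_\ell=F_\ell$ for this curve and all $\ell$.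

## 6. Cases of equality

**Theorem 2(a).** By definition $\mathcal Q_0=\mathcal P_0=\{mf^{-\alpha}:mf^s\in V^\alpha\}$. By (V2) such an $m$ is regular, and then (V3) and (3) give $\mathcal P_0=\mathcal J(f^{\alpha-\varepsilon})f^{-\alpha}=F_0$. $\square$

**Theorem 2(d).** Let $\alpha=1$. By (ii) and $F_\ell\mathcal D_X=(F_1\mathcal D_X)^\ell$, we have $F_\ell\mathcal D_X\cdot F_0\mathcal M=F_\ell\mathcal D_X\cdot\mathcal P_0\mathcal M\subset\mathcal Q_\ell$. So it is enough that $F_\ell=F_\ell\mathcal D_X\cdot F_0$. For $\dim X=2$ this is due to Mustață–Popa (*Hodge ideals*, Mem. AMS 2019): for $\dim X=n\ge2$ and $D$ reduced, the Hodge filtration on $\mathcal O_X(*D)$ is generated at level $n-2$, and $\mathcal O_X(*D)$ depends only on $D_{\rm red}$. For $\dim X=1$, locally $D_{\rm red}=\{x=0\}$ and $F_\ell=x^{-\ell-1}\mathcal O_X=F_\ell\mathcal D_X\cdot x^{-1}\mathcal O_X$. $\square$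

**Theorem 2(e).** Normalize the weights $w_i$ so that $f$ has degree $1$. The singular locus of $D$ is stable under the $\mathbb C^*$-action, which contracts every point to $0$; as the singularity at $0$ is isolated, $D\setminus0$ is smooth. Write $\rho(\nu)=\sum w_i(\nu_i+1)$, and let $\mathcal O^{\ge\beta}$ be generated by the monomials $x^\nu$ with $\rho(\nu)\ge\beta$. Saito (*On the Hodge filtration of Hodge modules*, Moscow Math. J. 2009) proved that near $0$
$$F_\ell\mathcal O_X(*D)=\sum_{j\le\ell}F_{\ell-j}\mathcal D_X\bigl(\mathcal O^{\ge j+1}f^{-j-1}\bigr). \tag{14}$$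
So it suffices to show $(x^\nu f^{-j})f^{-1}\in\mathcal P_j$ whenever $\rho(\nu)\ge j+1$, because $\mathcal P_j$ is an $\mathcal O_X$-module and then $F_\ell\subset\sum_jF_{\ell-j}\mathcal D_X\cdot\mathcal P_j\subset\mathcal Q_\ell\subset F_\ell$.

**Step 1: a starting point.** Off $0$ we have $\iota_+\mathcal O_X=V^1\iota_+\mathcal O_X$. Where $f\ne0$ the support of $\iota_+\mathcal O_X$ does not meet $t=0$ and every $V^\beta$ is everything, and at points of $D\setminus0$ this is the smooth example in Section 3. For fixed $j$, the ideal $\{v\in\mathcal O_X:v\partial_t^j\delta\in V^1\}$ is the kernel of an $\mathcal O_X$-linear map to $\iota_+\mathcal O_X/V^1$. It is $\mathcal O_X$ off $0$, so it contains a power of the maximal ideal at $0$. Hence $x^\nu\partial_t^j\delta\in V^1$ for $|\nu|\gg0$.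

**Step 2: descending induction on $|\nu|$.** Let $\rho(\nu)\ge j+1$. This condition is inherited by all $x_ix^\nu$. By (11),
$$(s+\rho(\nu)-j)\,x^\nu\partial_t^j\delta=\sum_i\partial_iw_i(x_ix^\nu\partial_t^j\delta).$$
If all $x_ix^\nu\partial_t^j\delta$ lie in $V^1$, so does the left side. Since $\rho(\nu)-j\ge1$, (V1) with $\alpha=1$ gives $x^\nu\partial_t^j\delta\in V^1$.

**Step 3: reading off the degree.** By (5), $x^\nu\partial_t^j\delta=(-1)^j[s]_jx^\nu f^{-j}f^s$, so $d_{x^\nu f^{-j},1}\le j$. $\square$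

## 7. A singular curve in place of a singular point

A sensible first attempt at a general proof of $\mathcal Q_\ell=F_\ell$ copies this Euler induction. With non-isolated singularities it breaks at Step 1: there may be no starting point. Take $f=(x^5+y^5)^2+z^5$, $\alpha=1$. At a critical point $p$ near $0$ with $z=0$, $x^5+y^5=0$, $(x,y)\ne(0,0)$, both $x$ and $y$ are nonzero, $x'=x^5+y^5$ is a local coordinate, and $f=x'^2+z^5$: transversally we see the curve of Section 5. Suppose $x^a\partial_t\delta\in V^1$ near $0$. At $p$ the function $x$ is a unit, so $\partial_t\delta\in V^1$, hence $-s\delta=f\partial_t\delta\in V^1$ by (5). But by Lemma 4 and Fubini $\delta$ has $V$-order $\frac7{10}$ at $p$, and $s$ is bijective on $\mathrm{gr}_V^{7/10}$, so $s\delta\notin V^1$. Thus $x^a\partial_t\delta\notin V^1$ for every $a$, and the induction never starts. (The formula (14) is also stated only for isolated singularities.)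

The same picture suggests how to build a counterexample. At $p$, in coordinates with $x'=g$, the element
$$\tfrac1k\partial_{x'}(x'\delta)=\tfrac1k\delta-g^k\partial_t\delta$$
is the one from Section 5, and it needs the derivative $\partial_{x'}$. At the origin $\partial_{x'}$ does not extend: a vector field regular at $0$ sends $g$ into $(g_x,g_y)$, never to $1$. In (13), the $a_i$ vanish on $g=z=0$, so for $\xi\ne z$ we have $\partial_\xi a_\xi\in(g_x,g_y)$ on $z=0$. If we multiply the element above by a function $q\notin(g_x,g_y)$, then (13) should become impossible. To keep the product in $V^\alpha$, we choose $q$ just outside the ideal, with $xq,yq\in(g_x,g_y)$. For $g=x^e+y^e$ this is $q=x^{e-2}y^{e-2}$, and then $xu,yu$ are honest derivatives. To divide by $x$ and $y$ we run the Euler induction in the $z$-direction only, because a large power of $z$ kills the trouble along the whole singular curve.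

The conditions of Theorem 1 have these roles. By (7), $g\delta\in V^\alpha$ along the curve. By (8), neither $\delta$ nor $z\delta$ is in $V^\alpha$ there, which controls $\partial_za_z$ and $\mathcal P_1$. By (7) and (9) together, the Euler constants are at least $\alpha$.

## 8. Local facts along the singular curve

Let $f,g,q$ be as in (10). By (7) and (8), $\frac2m<\alpha-\frac1k\le\frac1k$, so $m>2k$, and then (9) gives $e\ge\frac{2m}k>4$. At a critical point, $z=0$ and $g^{k-1}g_x=g^{k-1}g_y=0$, so $g=0$ or $x=y=0$; in both cases $g=0$. Hence the critical locus is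
$$\Sigma=\{z=0,\ g=0\}.$$
It has codimension $2$, so $f$ is reduced. For $c<1$, $|f|^{-2c}$ is locally integrable off $\Sigma$. From now on $p$ denotes a point of $\Sigma$ with $(x,y)\ne(0,0)$. There $dg\ne0$, so $x':=g$ and $z$ are part of a local coordinate system, and $f=x'^k+z^m$ is weighted homogeneous of degree $1$ for the weights $\frac1k,\frac1m$, with no critical point in the $(x',z)$-plane off $0$. Put
$$\kappa_0=\rho(1)=\tfrac1k+\tfrac1m\ <\ \kappa_1=\rho(z)=\tfrac1k+\tfrac2m\ <\ \alpha\le1 .$$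

**(A)** *If $h\delta\in V^\alpha$ at $p$, then $h\in(x',z^2)$ at $p$.* By faithful flatness it suffices to show this for the convergent power series of $h$ at $p$. Let $c=\alpha-\varepsilon$, $\varepsilon>0$ small. By (V3), $|h|^2|f|^{-2c}$ is integrable on a small polydisc. The circle action $(x',z,\cdot)\mapsto(e^{im\theta}x',e^{ik\theta}z,\cdot)$ preserves the polydisc, the measure and $|f|$. The isotypic component $h_d=\frac1{2\pi}\int_0^{2\pi}e^{-id\theta}h(\theta\cdot x)\,d\theta$ has, by Minkowski's inequality, weighted $L^2$ norm at most that of $h$. A monomial $x'^az^b$ has degree $ma+kb$. So the component of degree $0$ is a function $c_0$ of the remaining coordinates and, as $m>k$, the component of degree $k$ is $c_1z$ with $c_1$ a function of the remaining coordinates. If $c_0\not\equiv0$, restrict to a small polydisc in these coordinates on which $|c_0|$ is bounded below. By Fubini $|f|^{-2c}$ is integrable near $0$ in the $(x',z)$-plane, and Lemma 4(a) gives $\kappa_0>\alpha-\varepsilon$ for all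 small $\varepsilon$, so $\kappa_0\ge\alpha$, a contradiction. In the same way $c_1\not\equiv0$ gives $\kappa_1\ge\alpha$, a contradiction. All monomials in $x',z$ other than $1,z$ lie in $(x',z^2)$.

**(B)** *If $\gamma\in\mathbb C$, $v\in\mathcal O_X$ and $(s+\gamma)v\delta\in V^\alpha$ at $p$, then $v(p)=0$.* Suppose $v$ is a unit at $p$. Then $(s+\gamma)\delta,(s+\gamma)z\delta\in V^\alpha$. By (A), $\delta,z\delta\notin V^\alpha$; let $\kappa,\kappa'<\alpha$ be their $V$-orders at $p$. As in Section 5, $s+\gamma$ kills the nonzero class of $\delta$ in $\mathrm{gr}_V^\kappa$, where $s+\kappa$ is nilpotent, so $\gamma=\kappa$; similarly $\gamma=\kappa'$. But $\kappa\le\kappa_0$: if $\delta\in V^\beta$ with $\beta>0$, then $1\in\mathcal J(f^{\beta-\varepsilon})$ and Lemma 4(a) gives $\kappa_0\ge\beta$. And $\kappa'\ge\kappa_1$: for every $c<\kappa_1<1$ Lemma 4(b) gives $z\in\mathcal J(f^c)$, so $z\delta\in V^{\kappa_1}$ by (V3). Hence $\kappa\le\kappa_0<\kappa_1\le\kappa'$, a contradiction.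

**(C)** *$gx^{e-2}\delta,\ gy^{e-2}\delta\in V^\alpha$, and $z^K\delta\in V^\alpha$ for some $K$.* Let $c<\alpha$; we show that $|gx^{e-2}|^2|f|^{-2c}$ and $|gy^{e-2}|^2|f|^{-2c}$ are locally integrable. Off $\Sigma$ this is clear, as $c<1$. At $p$ as above, Lemma 4(b) applies to $x'=g$, since $\rho(x')=\frac2k+\frac1m>\alpha$ by (7). It remains to treat points with $x=y=z=0$. Use Lemma 4(b) in the variables $x,y,z$ with weights $(\frac1{ke},\frac1{ke},\frac1m)$. Local integrability away from $x=y=z=0$ was just shown, and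
$$\rho(gx^{e-2})=\rho(gy^{e-2})=\tfrac1k+\tfrac{e-2}{ke}+\tfrac2{ke}+\tfrac1m=\tfrac2k+\tfrac1m>\alpha .$$
Now apply (V3). Finally, for small $\varepsilon$ the coherent ideal $\mathcal J(f^{\alpha-\varepsilon})$ is $\mathcal O_X$ off $\Sigma\subset\{z=0\}$, so it contains a power of $z$.

## 9. From $V^\alpha$ to the Hodge filtration

To prove $\bar u\in F_1$ we use a bridge that produces elements of $F_\ell$ from elements of $V^\alpha$.

**(H)** *If $w=\sum_{j\le\ell}n_js^jf^s\in V^\alpha\iota_+\mathcal M$, then $w(-\alpha)\in F_\ell(\mathcal M\cdot f^{-\alpha})$.*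

For $f$ reduced and $\alpha\in(0,1]\cap\mathbb Q$, in particular for $\alpha=1$, this is contained in Mustață–Popa, *Hodge ideals for $\mathbb Q$-divisors, V-filtration, and minimal exponent* (Forum Math. Sigma, 2020):
$$F_\ell=\Bigl\{\sum_jQ_j(\alpha)v_jf^{-j}f^{-\alpha}:\ \sum_{j\le\ell}v_j\partial_t^j\delta\in V^\alpha\iota_+\mathcal O_X\Bigr\},\qquad Q_j(\alpha)=\prod_{i<j}(\alpha+i).$$
Indeed, by (V2) we can write $w=\sum_{j\le\ell}v_j\partial_t^j\delta$ with $v_j\in\mathcal O_X$, and by (5) $v_j\partial_t^j\delta$ specializes at $s=-\alpha$ to $(-1)^j[-\alpha]_jv_jf^{-j}f^{-\alpha}=Q_j(\alpha)v_jf^{-j}f^{-\alpha}$.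

In general (H) follows from Saito's formula for the Hodge filtration of a localization (*Mixed Hodge modules*, 1990; for complex mixed Hodge modules, the theory of Sabbah–Schnell). Put $N=\mathcal M\cdot f^{-\alpha}$ and $j:\{t\ne0\}\hookrightarrow X\times\mathbb C$. Then
$$F_p\iota_+N=\sum_i\partial_t^i\bigl(V^0\iota_+N\cap j_*j^*F_{p-i}\bigr),\qquad F_p\iota_+N=\bigoplus_jF_{p-j}N\,\partial_t^j\delta. \tag{15}$$

**Step 1: compare the two $V$-filtrations.** Write $s'=-\partial_tt$ on $\iota_+N$. The map $mf^s\mapsto(mf^{-\alpha})f^{s'}$, $s=s'-\alpha$, is a bijection $\iota_+\mathcal M\to\iota_+N$ compatible with $\mathcal D_X$ and $t$, and $s+\alpha$ corresponds to $s'$. Let $W^\beta\subset\iota_+N$ be the image of $V^{\beta+\alpha}\iota_+\mathcal M$. We check the axioms for $W$. It is exhaustive, left-continuous and discrete, and finitely generated over $\mathcal D_X[s',t]$. By (V4), $tW^\beta=W^{\beta+1}$. On $\iota_+N$ we have $\partial_t=-s't^{-1}$, so $\partial_tW^\beta\subset s'W^{\beta-1}\subset W^{\beta-1}$.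 Finally $s'+\beta$ corresponds to $s+\alpha+\beta$, which is nilpotent on $\mathrm{gr}_V^{\alpha+\beta}$. By uniqueness, $W^\beta=V^\beta\iota_+N$.

**Step 2: apply Saito's formula.** By Step 1, $w$ becomes $w'\in V^0\iota_+N$ of order $\le\ell$ in $s'$. Off $D$ we have $F_0N=N$, so on $t\ne0$ the filtration $F_\ell\iota_+N$ is the filtration by order in $\partial_t$. Hence $w'\in V^0\iota_+N\cap j_*j^*F_\ell\subset F_\ell\iota_+N$.

**Step 3: read off a coefficient.** By (15) the coefficient of $\partial_t^0\delta$ in $w'$ lies in $F_\ell N$. Since $s'=-\partial_tt$, every multiple of $s'$ has zero $\partial_t^0\delta$-coefficient. So this coefficient is $w'|_{s'=0}=w(-\alpha)$. $\square$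

## 10. $\bar u\in F_1$

Put
$$u=\tfrac1kq\,\delta-g^kq\,\partial_t\delta=q\Bigl(\tfrac1k+s\,\tfrac{g^k}f\Bigr)f^s,\qquad u(-\alpha)=\bar u. \tag{16}$$
It has order $1$ in $s$, so by (H) it suffices to prove $u\in V^\alpha$.

**Step 1: $xu,yu\in V^\alpha$, as derivatives of elements of $V^\alpha$.** Since $\partial_xf=kg^{k-1}g_x$ and $g_xy^{e-2}=e\,xq$,
$$\partial_x(gy^{e-2}\delta)=g_xy^{e-2}\delta-kg^kg_xy^{e-2}\partial_t\delta=ke\,xu .$$
By (C), $xu\in V^\alpha$. Similarly $\partial_y(gx^{e-2}\delta)=ke\,yu$ and $yu\in V^\alpha$.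

**Step 2: a starting point, $z^ru\in V^\alpha$ for $r\ge K$.** From $g^k=f-z^m$ and (5),
$$g^kz^rq\,\partial_t\delta=fz^rq\,\partial_t\delta-z^{r+m}q\,\partial_t\delta=-s\,z^rq\,\delta-z^{r+m}q\,\partial_t\delta .$$
Moreover $\partial_z(z^{r+1}q\delta)=(r+1)z^rq\,\delta-m\,z^{r+m}q\,\partial_t\delta$. Since $z^rq\delta,z^{r+1}q\delta\in V^\alpha$ by (C), the last formula gives $z^{r+m}q\,\partial_t\delta\in V^\alpha$, and then both terms of $z^ru$ lie in $V^\alpha$.

**Step 3: descend to $r=0$ by the Euler identity.** Use weights $w_x=w_y=\frac1{ke}$, $w_z=\frac1m$, so that $f$ has degree $1$. In $z^ru$ the term $z^rq\,\delta$ has $d=\frac{2e-4}{ke}+\frac rm$, $j=0$, and $g^kz^rq\,\partial_t\delta$ has degree $d+1$, $j=1$. So both give the same constant in (11), and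
$$(s+\beta_r)z^ru=w_x\partial_x(z^rxu)+w_y\partial_y(z^ryu)+w_z\partial_z(z^{r+1}u),\qquad\beta_r=\tfrac{2e-2}{ke}+\tfrac{r+1}m .$$
By (9) and (7), $\beta_r\ge\frac2k-\frac2{ke}+\frac1m\ge\frac2k\ge\alpha$. If $z^{r+1}u\in V^\alpha$, then by Step 1 the right side lies in $V^\alpha$, and (V1) gives $z^ru\in V^\alpha$. Descending from Step 2 to $r=0$ we obtain $u\in V^\alpha$. $\square$

## 11. $\bar u\notin\mathcal Q_1$

Suppose $\bar u\in\mathcal Q_1$ in the stalk at $0$.

**Step 1: an equation between functions.** Since $u\in V^\alpha$, Lemma 3 applies, and (13) reads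
$$\tfrac1kq=a_0+\sum_i\partial_ia_i+\sum_r\gamma_rm_r\quad\text{in }\mathcal O_{X,0},\qquad a_i\delta\in V^\alpha,\ (s+\gamma_r)m_r\delta\in V^\alpha. \tag{17}$$
We restrict (17) to $z=0$ and show that every term on the right lands in the ideal $(g_x,g_y)$ of the local ring of $\{z=0\}$ at $0$. This ideal contains $g=\frac1e(xg_x+yg_y)$. The memberships in (17) hold in a neighborhood of $0$, so (A) and (B) apply at all points $p\in\Sigma$ near $0$ with $(x,y)\ne(0,0)$. These points are dense in $\{g=0\}\subset\{z=0\}$ near $0$. As $g$ is squarefree, a function on $\{z=0\}$ vanishing at all such $p$ is divisible by $g$.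

**Step 2: the terms $a_0$ and $\partial_\xi a_\xi$ for coordinates $\xi\ne z$.** By (A), every $a_i|_{z=0}$ (including $i=0$) vanishes at all such $p$, so $a_i|_{z=0}=gb_i$. In particular $a_0|_{z=0}\in(g)$, and
$$(\partial_\xi a_\xi)|_{z=0}=\partial_\xi(gb_\xi)=g_\xi b_\xi+g\,\partial_\xi b_\xi\in(g_x,g_y),$$
where $g_\xi=0$ if $\xi$ is one of $y_4,\dots,y_n$.

**Step 3: the term $\partial_za_z$.** By (A), at each $p$ we have $a_z=gA+z^2B$ with $A,B\in\mathcal O_{X,p}$. As $\partial_zg=0$, $\partial_za_z=g\,\partial_zA+2zB+z^2\partial_zB$ vanishes at $p$. So $(\partial_za_z)|_{z=0}$ is divisible by $g$.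

**Step 4: the terms $\gamma_rm_r$.** If $\gamma_r=0$ the term is $0$. If $\gamma_r\ne0$, then $m_r\in\mathcal O_{X,0}$ because $\gamma_rm_r$ is regular, and by (B) $m_r$ vanishes at all such $p$, so $m_r|_{z=0}\in(g)$.

**Step 5: contradiction.** Hence $x^{e-2}y^{e-2}\in(g_x,g_y)=(x^{e-1},y^{e-1})$ in the local ring of $\{z=0\}$ at $0$. This is false already in the formal power series ring, where a monomial lies in a monomial ideal only if it is divisible by one of the generating monomials. This proves Theorem 1, and the question is answered negatively. $\blacksquare$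

## 12. All $\alpha>0$: multiplication by $f^N$

Let $\alpha=\alpha_0+N$ with $\alpha_0\in(0,1]$, $N\in\mathbb Z_{\ge0}$. The map
$$\varphi:\mathcal M\cdot f^{-\alpha_0}\to\mathcal M\cdot f^{-\alpha},\qquad mf^{-\alpha_0}\mapsto(f^Nm)f^{-\alpha},$$
is a $\mathcal D_X$-isomorphism. By (V4) and bijectivity of $t$,
$$p(s)\,mf^s\in V^{\alpha_0}\iff t^N\bigl(p(s)mf^s\bigr)=p(s+N)f^Nm\,f^s\in V^\alpha .$$
So $d_{m,\alpha_0}=d_{f^Nm,\alpha}$, and $\varphi$ carries $\mathcal P_\ell$ onto $\mathcal P_\ell$ and $\mathcal Q_\ell$ onto $\mathcal Q_\ell$. Moreover, if $w\in V^{\alpha_0}$ has order $\le\ell$ in $s$, then $t^Nw\in V^\alpha$ has order $\le\ell$ and $(t^Nw)(-\alpha)=\varphi(w(-\alpha_0))$. By (H) for $\alpha$,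
$$\varphi(w(-\alpha_0))\in F_\ell(\mathcal M\cdot f^{-\alpha}). \tag{18}$$

**Theorem 2(b).** Take $f$ and $u$ from Theorem 1 for $\alpha_0$ and $n\ge3$, and $w=u$. By (18), $\varphi(\bar u)\in F_1(\mathcal M\cdot f^{-\alpha})$, and $\varphi(\bar u)\notin\varphi(\mathcal Q_1)=\mathcal Q_1$. $\square$

## 13. All $\ell\ge1$ at once: the function $h=\eta f$

We prove Theorem 2(c). By Section 12 we may take $\alpha\in(0,1]$, provided the elements of $F_\ell$ used come from (H); they do. Let $f$ be as in Theorem 1 on $X=\mathbb A^{n-1}$, $n-1\ge3$, and let $h=\eta f$ on $Y=X\times\mathbb A^1_\eta$. Then $\mathcal M_h[s]h^s=\bigoplus_{i\in\mathbb Z}\mathcal M_f[s]\,\eta^ih^s$. For $w=w(s)f^s\in\mathcal M_f[s]f^s$ write $w\,\eta^ih^s:=w(s)\eta^ih^s$; this is $\mathcal D_X[s]$-linear in $w$.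

**Lemma 5.** For all $\beta\in\mathbb R$,
$$V_h^\beta=U^\beta:=\bigoplus_i\pi_{\beta,i}(s)\,V_f^\beta\,\eta^ih^s,\qquad\pi_{\beta,i}(s)=\prod_{k\in\mathbb Z,\ i+1\le k<\beta}(s+k).$$

*Proof.* We verify the axioms characterizing $V$.

**Step 1: filtration and $\mathcal D_Y[s]$-stability.** $U^\beta$ is decreasing since $\pi_{\beta,i}\mid\pi_{\beta',i}$ for $\beta\le\beta'$. It is exhaustive since $\pi_{\beta,i}=1$ for $\beta\le i+1$. It is left-continuous and discrete with rational jumps, because $\pi_{\beta,i}$ is constant for $\beta$ in each interval $(a,a+1]$, $a\in\mathbb Z$. It is stable under $\mathcal D_X$ and $s$, and under $\eta$ because $\pi_{\beta,i+1}\mid\pi_{\beta,i}$. It is stable under $\partial_\eta$: we have $\partial_\eta(w\,\eta^ih^s)=(s+i)w\,\eta^{i-1}h^s$, and $\pi_{\beta,i-1}$ equals $(s+i)\pi_{\beta,i}$ if $i<\beta$ and equals $1$ otherwise.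

**Step 2: $t$ and $\partial_t$.** By (5) for $h$, $t\bigl(\pi_{\beta,i}(s)w\,\eta^ih^s\bigr)=\pi_{\beta,i}(s+1)(tw)\,\eta^{i+1}h^s$. Here $\pi_{\beta,i}(s+1)=\pi_{\beta+1,i+1}(s)$, and $tV_f^\beta=V_f^{\beta+1}$ by (V4). So $tU^\beta=U^{\beta+1}$, and $\partial_tU^\beta=s\,t^{-1}U^\beta\subset U^{\beta-1}$.

**Step 3: nilpotency.** Let $(s+\beta)^NV_f^\beta\subset V_f^{>\beta}$. Passing from $\beta$ to $>\beta$ changes $\pi_{\beta,i}$ by at most a factor $s+\beta$ (when $\beta$ is an integer $\ge i+1$). So $(s+\beta)^{N+1}U^\beta\subset U^{>\beta}$.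

**Step 4: finite generation.** $V_f^\beta$ is finitely generated over $\mathcal D_X[s,t]$. Put $f^{s-R}=f^{-R}f^s$. For $R\gg0$ the generators lie in $\mathcal D_X[s]f^{s-R}$, which is $t$-stable since $tf^{s-R}=f\cdot f^{s-R}$. So $V_f^\beta\subset\mathcal D_X[s]f^{s-R}$, and by noetherianity $V_f^\beta$ is finitely generated over $\mathcal D_X[s]$. Put $I_0=\lceil\beta\rceil-1$, the largest integer $<\beta$, and $U_i^\beta=\pi_{\beta,i}V_f^\beta$. For $i\ge I_0$, $U_i^\beta=V_f^\beta$, which is obtained from degree $I_0$ by powers of $\eta$. For $i\le I_0<\beta$, Step 1 gives $U_{i-1}^\beta\eta^{i-1}h^s=\partial_\eta(U_i^\beta\eta^ih^s)$. So $\mathcal D_X[s]$-generators of $V_f^\beta\eta^{I_0}h^s$ generate $U^\beta$ over $\mathcal D_Y[s]$.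

Uniqueness of the $V$-filtration gives the lemma. $\square$

For $\alpha\in(0,1]$ and $i\ge0$, the product $\pi_{\alpha,-i}$ runs over $k=-i+1,\dots,0$. So the part of degree $-i$ of $V_h^\alpha$ is $[s]_iV_f^\alpha$, and in degrees $\ge0$ it is $V_f^\alpha$.

*Example.* The proof of Lemma 5 works for any $f$ on a smooth affine $X$. For $f=x$ on $\mathbb A^1$ and $\alpha=1$, the smooth example of Section 3 and (2) show that in bidegree $(-j,-i)$ of $(x,\eta)$, $i,j\ge0$, $V^1_{\eta x}$ is $[s]_i[s]_j\mathbb C[s]$. This is the computation for $xy$ in Section 1.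

**Step 1: passing to graded global sections.** Let $(\cdot)[j]$ denote the degree-$j$ part in $\eta$ of global sections on $Y$, with $m\eta^jh^{-\alpha}$ identified with $mf^{-\alpha}$; the identification is $\mathcal D_X$-linear. For a fixed polynomial $p$, the kernel $\mathcal P_p=\{m:p(s)mh^s\in V_h^\alpha\}$ of an $\mathcal O$-linear map $\mathcal M_h\to\iota_+\mathcal M_h/V_h^\alpha$ is a quasi-coherent graded $\mathcal O$-module. Also $\mathcal P_\ell=\sum_{\deg p=\ell}\mathcal P_p$ (with $m\leftrightarrow mh^{-\alpha}$), since any $p_{m,\alpha}$ of degree $\le\ell$ can be multiplied up to degree $\ell$. On affine varieties, global sections of sums of quasi-coherent subsheaves and of $F_1\mathcal D\cdot\mathcal Q$ are the corresponding sums and products of global sections. So we may compute with graded global sections.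

**Step 2: the filtration $\mathcal P$ of $h$.** *For $i\ge0$, $\mathcal P_\ell(h)[-i]=\mathcal P_{\ell-i}(f)$ (zero if $i>\ell$), and $\mathcal P_\ell(h)[i]=\mathcal P_\ell(f)$.* Suppose $p(s)m=[s]_iw$ with $wf^s\in V_f^\alpha$, $w\in\mathcal M_f[s]$, $m\ne0$. Evaluating at $s=0,\dots,i-1$ gives $p(0)=\dots=p(i-1)=0$, so $[s]_i\mid p$. Writing $p=[s]_ip'$ we get $p'mf^s=wf^s\in V_f^\alpha$ with $\deg p'=\ell-i$. Conversely, $p'mf^s\in V_f^\alpha$ gives $[s]_ip'm\,\eta^{-i}h^s\in V_h^\alpha$. In degrees $i\ge0$ the condition is $p(s)mf^s\in V_f^\alpha$.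

**Step 3: the filtration $\mathcal Q$ of $h$.** *With $c(i)=\max(i,0)$ and $\mathcal Q_{<0}=0$, $\mathcal Q_\ell(h)[-i]\subset\mathcal Q_{\ell-c(i)}(f)$ for all $i\in\mathbb Z$.* Induct on $\ell$; for $\ell<0$ there is nothing to show. On global sections $F_1\mathcal D_Y=\bigoplus_{k\ge0}\eta^k(F_1\mathcal D_X\oplus\mathcal O_X\partial_\eta)$, and $\partial_\eta(m\eta^jh^{-\alpha})=(j-\alpha)m\eta^{j-1}h^{-\alpha}$. There are three contributions to degree $-i$. First, $\mathcal P_\ell(h)[-i]=\mathcal P_{\ell-c(i)}(f)$ by Step 2. Second, $\eta^kF_1\mathcal D_X\cdot\mathcal Q_{\ell-1}(h)[-i-k]$ lies in $F_1\mathcal D_X\mathcal Q_{\ell-1-c(i+k)}(f)\subset\mathcal Q_{\ell-c(i)}(f)$, because $c(i+k)\ge c(i)$ and $\mathcal Q_\bullet(f)$ is increasing. Third, $\eta^k\mathcal O_X\partial_\eta\mathcal Q_{\ell-1}(h)[-i-k+1]$ lies in $\mathcal Q_{\ell-1-c(i+k-1)}(f)\subset\mathcal Q_{\ell-c(i)}(f)$, because $1+c(i+k-1)\ge1+c(i-1)\ge c(i)$ and $\mathcal Q_\bullet(f)$ consists of $\mathcal O_X$-modules.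

**Step 4: conclusion.** Let $\ell\ge1$. Since $u\in V_f^\alpha$ has order $1$ in $s$, the element $[s]_{\ell-1}u\,\eta^{-(\ell-1)}h^s$ lies in $V_h^\alpha$ and has order $\ell$. By (H), its specialization lies in $F_\ell(\mathcal M_h\cdot h^{-\alpha})$. This specialization is $[-\alpha]_{\ell-1}\,\bar u\,\eta^{-(\ell-1)}$, and $[-\alpha]_{\ell-1}\ne0$. If it were in $\mathcal Q_\ell(h)$, then $\bar u\in\mathcal Q_\ell(h)[-(\ell-1)]\subset\mathcal Q_1(f)$ by Step 3, contradicting Theorem 1. So $\mathcal Q_\ell(h)\ne F_\ell$ for every $\ell\ge1$, with the same $h$. For $\alpha=\alpha_0+N$, apply this with $\alpha_0$ and transport by (18). $\blacksquare$
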